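# Spanning forests against spanning trees: the complete graph minimizes $F_s/T$

## Forests and trees on four vertices

A spanning forest of a graph is an acyclic set of edges together with all the vertices; isolated vertices count as components. On $n$ vertices, a spanning forest with $s$ components has exactly $n-s$ edges. Write $F_s(G)$ for the number of spanning forests of $G$ with exactly $s$ components, and $T(G)=F_1(G)$ for the number of spanning trees.

Take $n=4$. There are six connected simple graphs on four vertices: the path $P_4$, the star $K_{1,3}$, the cycle $C_4$, the paw (a triangle with a pendant edge), $K_4$ minus an edge, and $K_4$. In a simple graph any two edges form a forest. So if $G$ has $m$ edges, then $F_2=\binom m2$, $F_3=m$, $F_4=1$, and only $T$ needs thought. A tree has $T=1$; $C_4$ has $T=4$ (drop any edge); the paw has $T=3$ (drop a triangle edge). In $K_4$ there are $\binom63=20$ triples of edges, of which $4$ are triangles, so $T(K_4)=16$. In $K_4-e$ there are $\binom53=10$ triples and $2$ triangles, so $T=8$.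

| $G$ | $m$ | $T$ | $F_2/T$ | $F_3/T$ | $F_4/T$ |
|---|---|---|---|---|---|
| $P_4$ or $K_{1,3}$ | 3 | 1 | $3$ | $3$ | $1$ |
| paw | 4 | 3 | $2$ | $4/3$ | $1/3$ |
| $C_4$ | 4 | 4 | $3/2$ | $1$ | $1/4$ |
| $K_4-e$ | 5 | 8 | $5/4$ | $5/8$ | $1/8$ |
| $K_4$ | 6 | 16 | $15/16$ | $3/8$ | $1/16$ |

In every column the smallest entry is in the last row. Adding edges creates many forests, but it seems to create trees faster. Is $F_s/T$, among connected simple graphs on $n$ vertices, always smallest for $K_n$, and only for $K_n$?

The table suggests more. In the column $F_2/T$, multiply the entry of $K_4$ by $6/m$. For $m=3,4,5$ this gives $15/8$, $45/32$, $9/8$, and these are still below the corresponding entries $3$; $2$ and $3/2$; $5/4$. So there seems to be room for an extra factor $\binom n2/m$.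

## The theorems, and why adding edges one at a time does not prove them

Throughout, $n\ge2$, $N=\binom n2$, and $G$ is a simple connected graph with vertex set $V$, $|V|=n$, edge set $E$ and $|E|=m$.

**Theorem 1.** For $2\le s\le n$,
$$\frac{F_s(G)}{T(G)}\ \ge\ \frac Nm\cdot\frac{F_s(K_n)}{T(K_n)},$$
with equality if and only if $G=K_n$.

Since $N/m\ge1$, with equality only for $G=K_n$, this answers our question.

**Corollary 2.** For $2\le s\le n$ we have $F_s(G)/T(G)\ge F_s(K_n)/T(K_n)$, with equality if and only if $G=K_n$.

The statement in Corollary 2 is posed as a question with source Ferenc Bencs and Péter Csikvári, "An inequality for the number of independent sets of matroids with an application to the forest-tree ratio of graphs", arXiv:2609.18611 (2026). The case $s=2$ is known; the proof below does not presuppose it. There is also a weighted form.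

**Theorem 3.** Let $w\in[0,1]^{E(K_n)}$, let $F_s(w)=\sum_F\prod_{e\in F}w_e$, the sum being over spanning forests $F$ of $K_n$ with $s$ components, and let $T(w)=F_1(w)$. For $2\le s\le n$,
$$\frac{F_s(w)}{F_s(K_n)}\ \ge\ \frac{T(w)}{T(K_n)},$$
and if $T(w)>0$, equality holds if and only if $w\equiv1$.

Simplicity of $G$ (or $w\le1$) is needed: for two vertices joined by $k\ge2$ parallel edges, $F_2/T=1/k<1=F_2(K_2)/T(K_2)$.

The table invites an obvious plan: show that $F_s/T$ decreases whenever we add an edge, and add edges until $K_n$ is reached. This fails. Let $G$ consist of three internally disjoint $u$–$v$ paths of length $4$, so that $n=11$ and $m=12$.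

To get a spanning tree, delete two edges from two different paths: $T=3\cdot4^2=48$. To get a 2-component forest, delete three edges, meeting at least two of the paths. Either one edge goes from each path ($4^3=64$ ways), or two go from one path and one from another ($6\cdot\binom42\cdot4=144$ ways). So $F_2=208$ and $F_2/T=13/3$.

Now add the edge $uv$. Trees and forests avoiding $uv$ are counted as before. Those containing $uv$ correspond to trees and forests of the graph with $u,v$ identified, which is three $4$-cycles glued at one vertex. It has $4^3=64$ spanning trees. Its 2-forests arise by deleting four edges, at least one from each cycle: $3\cdot\binom42\cdot4^2=288$. So after the addition $T=112$, $F_2=496$, and the ratio is $31/7>13/3$. It went up.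

Hence edges cannot be added in arbitrary order. We will instead relate $F_{s+1}$ to $F_s$ inside one fixed graph, by inequalities that are exact for $K_n$. The edge-by-edge comparison will come back at the end, in a range where it works: few missing edges, and forests with few edges.

## Grounded Green matrices and effective resistance

Here are the linear-algebra facts we need. Let $L$ be the Laplacian of $G$: $L_{xx}=\deg x$, $L_{xy}=-1$ if $x\sim y$, and $0$ otherwise. For a vector $\varphi$ we have $(L\varphi)_x=\sum_{y\sim x}(\varphi_x-\varphi_y)$ and $\langle\varphi,L\varphi\rangle=\sum_{xy\in E}(\varphi_x-\varphi_y)^2$. As $G$ is connected, the kernel of $L$ consists of the constants. Let $\lambda_2,\dots,\lambda_n>0$ be the nonzero eigenvalues; $\sum_{i\ge2}\lambda_i=\operatorname{tr}L=2m$. Let $L^+$ be the pseudoinverse: same eigenvectors, eigenvalues $1/\lambda_i$, and $L^+\mathbf 1=0$.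

**Definition.** Fix a vertex $q$. Let $g$ be the inverse of the matrix obtained from $L$ by deleting row and column $q$, extended by zeros to row and column $q$. It is symmetric and positive semidefinite. The effective resistance is $R_{xy}=g_{xx}+g_{yy}-2g_{xy}$. In particular $R_{qx}=g_{xx}$. For an edge $e=xy$ write $R_e=R_{xy}$.

*$R$ does not depend on $q$.* Let $h$ be a vector with $\sum_xh_x=0$. By definition of $g$, $(Lgh)_x=h_x$ for $x\ne q$. Since the coordinates of $Lgh$ sum to $0$, also $(Lgh)_q=h_q$. So $Lgh=h=LL^+h$, hence $gh-L^+h$ is constant and $h^\top gh=h^\top L^+h$. With $h=\delta_x-\delta_y$ this says $R_{xy}=(\delta_x-\delta_y)^\top L^+(\delta_x-\delta_y)$.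

*Example.* Let $G=P_3$ be the path $1-2-3$ and $q=1$. Deleting row and column $1$ leaves $\begin{pmatrix}2&-1\\-1&1\end{pmatrix}$, with inverse $\begin{pmatrix}1&1\\1&2\end{pmatrix}$. So $g_{22}=1$, $g_{33}=2$, $g_{23}=1$, and $R_{12}=1$, $R_{13}=2$, $R_{23}=1+2-2=1$. We will keep this example.

*Example.* For $K_n$, $L=nI-J$ with $J$ the all-ones matrix, so $L^+=\frac1n(I-\frac1nJ)$ and $R_{xy}=2/n$ for all $x\ne y$.

The facts that connect this to counting are the following.

**Fact 1 (principal-minors matrix-tree theorem).** For a nonempty $U\subseteq V$, the determinant of $L$ with the rows and columns in $U$ deleted is the number of spanning forests with $|U|$ components, each containing exactly one vertex of $U$. (The empty determinant is $1$.)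

**Fact 2 (Jacobi).** If $A$ is invertible with inverse $B$, then the principal minor of $A$ obtained by deleting the index set $S$ equals $\det A\cdot\det B[S]$, where $B[S]$ is the submatrix with rows and columns $S$.

Apply these with $A$ equal to $L$ without row and column $q$, so that $\det A=T(G)$. With $S=\{x\}$: the number of spanning 2-forests separating $q$ and $x$ is $T(G)g_{xx}=T(G)R_{qx}$. As $q$ is arbitrary, the number of spanning 2-forests separating $x$ and $y$ is $T(G)R_{xy}$ (Kirchhoff). For an edge $e=xy$, deleting $e$ gives a bijection from the trees containing $e$ to the 2-forests separating $x,y$, so $T(G)R_e$ trees contain $e$. With $S=\{x,y\}$, $x\ne y$ and both different from $q$: the number of spanning 3-forests with $q,x,y$ in three different components is $T(G)(g_{xx}g_{yy}-g_{xy}^2)$.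

**Fact 3 (Rayleigh monotonicity).** Adding edges does not increase $R_{xy}$. Indeed, let $h=\delta_x-\delta_y$. Writing $\varphi=L^+h+\psi$ and using $LL^+h=h$ gives $2h^\top\varphi-\varphi^\top L\varphi=h^\top L^+h-\psi^\top L\psi$, so $R_{xy}=\max_\varphi(2h^\top\varphi-\varphi^\top L\varphi)$. Adding edges can only increase $\varphi^\top L\varphi$, hence can only decrease the maximum.

**Fact 4.** Put $\mathrm{Kf}=\sum_{x<y}R_{xy}$. Then $\mathrm{Kf}=n\operatorname{tr}L^+-\mathbf 1^\top L^+\mathbf 1=n\sum_{i\ge2}1/\lambda_i$.

## An exact formula for $F_2(G)/T(G)$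

Everything rests on the following identity.

**Proposition 4.** For every vertex $q$,
$$\frac{F_2(G)}{T(G)}=\frac14\sum_{e\in E}R_e^2+\frac34\sum_{xy\in E}(R_{qx}-R_{qy})^2.\tag{1}$$

**Step 1: count components by vertices minus edges.** The purpose is to express $F_2$ through $g$. For a spanning 2-forest $F$ let $B$ be the component not containing $q$. It is a tree, so $1=|B|-|E(F[B])|$. Sum this over all $F$. The sum of $|B|$ counts pairs $(F,x)$ in which $F$ separates $x$ from $q$, so it equals $T\sum_xg_{xx}$. The sum of $|E(F[B])|$ counts pairs $(F,xy)$ with $xy\in F$ an edge inside $B$; here $x,y\ne q$. For fixed $xy\in E$ with $x,y\ne q$, deleting $xy$ splits $B$ into a part containing $x$ and a part containing $y$. This is a bijection onto the 3-forests with $q,x,y$ in three different components, the inverse being to add $xy$ back. So the count is $T(g_{xx}g_{yy}-g_{xy}^2)$. This expression is $0$ if $x$ or $y$ is $q$, so we may sum over all edges: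
$$\frac{F_2}{T}=\sum_xg_{xx}-\sum_{xy\in E}(g_{xx}g_{yy}-g_{xy}^2).\tag{2}$$

**Step 2: rewrite the vertex sum as an edge sum.** We want both sums in (2) to run over edges. For $x\ne q$ the diagonal entry of $Lg$ at $x$ is $1$, which reads
$$\sum_{y\sim x}(g_{xx}-g_{xy})=1.\tag{3}$$
Multiply by $g_{xx}$ and sum over $x$; the vertex $q$ may be included, because $g_{qq}=0$. Each edge appears once from each end:
$$\sum_xg_{xx}=\sum_{xy\in E}\bigl[g_{xx}(g_{xx}-g_{xy})+g_{yy}(g_{yy}-g_{xy})\bigr].$$

**Step 3: complete squares.** Put $\alpha=g_{xx}$, $\beta=g_{yy}$, $\gamma=g_{xy}$. The edge $xy$ contributes to $F_2/T$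
$$\alpha^2+\beta^2-\gamma(\alpha+\beta)-\alpha\beta+\gamma^2=\tfrac34(\alpha-\beta)^2+\tfrac14(\alpha+\beta-2\gamma)^2,$$
as one sees by expanding the right side: the coefficients of $\alpha^2$ and $\beta^2$ are $\frac34+\frac14$, that of $\alpha\beta$ is $-\frac32+\frac12$, that of $\gamma^2$ is $1$, and those of $\alpha\gamma$ and $\beta\gamma$ are $-1$. Since $\alpha-\beta=R_{qx}-R_{qy}$ and $\alpha+\beta-2\gamma=R_{xy}$, this is (1). $\square$

*Check on $P_3$.* $F_2=2$ and $T=1$. With $q=1$: (2) gives $(1+2)-(1\cdot2-1)=2$, and (1) gives $\frac14(1+1)+\frac34(1+1)=2$. With $q=2$, (1) gives again $\frac14\cdot2+\frac34(1+1)=2$.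

*Check on $K_n$.* All $R_e=2/n$, and only the $n-1$ edges at $q$ contribute to the second sum. So
$$\frac{F_2(K_n)}{T(K_n)}=\frac14\binom n2\frac4{n^2}+\frac34(n-1)\frac4{n^2}=\frac{(n-1)(n+6)}{2n^2}.$$
For $n=4$ this is $15/16$, as in the table.

## The two-forest inequality

The identity (1) holds for every $q$, while its left side and its first sum do not involve $q$. So the second sum does not depend on $q$ either. We exploit this to compare the second sum with $\mathrm{Kf}$. For a 2-forest, let $a,b$ be the sizes of its components, so $a+b=n$.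

**Lemma 5.** For a connected simple graph $G$ on $n\ge2$ vertices with $m$ edges,
$$\sum_{\text{2-forests}}(a^2-ab+b^2)\ \ge\ T(G)\frac{n^2(n-1)^2}{4m}=T(G)\binom n2\frac Nm\ \ge\ T(G)\binom n2,$$
and for $G=K_n$ all of these are equalities.

**Step 1: compute the energy term.** The purpose is to turn $\sum_{xy\in E}(R_{qx}-R_{qy})^2$ into something linear in the resistances. Let $f_x=R_{qx}=g_{xx}$, $\rho_x=\sum_{y\sim x}R_{xy}$ and $\mu_x=1-\rho_x/2$. From $R_{xy}=g_{xx}+g_{yy}-2g_{xy}$ we get $g_{xx}-g_{yy}=2(g_{xx}-g_{xy})-R_{xy}$. So for $x\ne q$, by (3),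
$$(Lf)_x=\sum_{y\sim x}(g_{xx}-g_{yy})=\sum_{y\sim x}\bigl[2(g_{xx}-g_{xy})-R_{xy}\bigr]=2-\rho_x=2\mu_x.$$
At $q$ we have $f_q=0$, so $(Lf)_q=-\sum_{y\sim q}R_{qy}=-\rho_q=2\mu_q-2$. Together,
$$Lf=2\mu-2\delta_q.\tag{4}$$
The coordinates of $Lf$ sum to zero, so $\sum_x\mu_x=1$. Since $\sum_x\rho_x=2\sum_eR_e$, this says $n-\sum_eR_e=1$, that is,
$$\sum_{e\in E}R_e=n-1.\tag{5}$$
As $f_q=0$, (4) gives
$$\sum_{xy\in E}(R_{qx}-R_{qy})^2=\langle f,Lf\rangle=2\sum_x\mu_xR_{qx}.$$
By (1) the left side is the same for every $q$. Call it $2\kappa$. Then, with $\mathbf R=(R_{xy})_{x,y\in V}$,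
$$\mathbf R\mu=\kappa\mathbf 1,\qquad \sum_x\mu_x=1.\tag{6}$$

**Step 2: compare $\kappa$ with $\mathrm{Kf}$.** If $\sum_x\nu_x=0$, then the terms $g_{xx}$ and $g_{yy}$ in $R_{xy}$ drop out and $\nu^\top\mathbf R\nu=-2\nu^\top g\nu\le0$. Take $\nu=\mu-\frac1n\mathbf 1$. By (6), $\mu^\top\mathbf R\mu=\kappa$ and $\mathbf 1^\top\mathbf R\mu=n\kappa$; also $\mathbf 1^\top\mathbf R\mathbf 1=2\,\mathrm{Kf}$. So
$$0\ \ge\ \nu^\top\mathbf R\nu=\kappa-2\kappa+\frac2{n^2}\mathrm{Kf},\qquad\text{that is,}\qquad n^2\kappa\ge2\,\mathrm{Kf}.\tag{7}$$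

**Step 3: combine.** Formula (1) reads $F_2/T=\frac14\sum_eR_e^2+\frac32\kappa$, and (7) controls $\frac32n^2\kappa$ by $3\,\mathrm{Kf}$. So the natural quantity is $n^2F_2-3T\,\mathrm{Kf}$, and it has a combinatorial meaning: $\sum ab$ counts pairs of a 2-forest and a pair of vertices that it separates, so $\sum ab=T\,\mathrm{Kf}$, and $n^2-3ab=(a+b)^2-3ab=a^2-ab+b^2$. This is where the form $a^2-ab+b^2$ comes from. Hence
$$\frac1T\sum(a^2-ab+b^2)=\frac{n^2}4\sum_eR_e^2+\frac32\bigl(n^2\kappa-2\,\mathrm{Kf}\bigr)\ \ge\ \frac{n^2}4\sum_eR_e^2\ \ge\ \frac{n^2}4\cdot\frac{(n-1)^2}m,$$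
the last step by (5) and Cauchy–Schwarz. The right side is $N^2/m$, and $m\le N$ gives the final inequality of the lemma.

**Step 4: the case $K_n$.** By symmetry all $R_e$ are equal, so Cauchy–Schwarz is an equality. Also $\mu$ is constant, so $\mu=\frac1n\mathbf 1$, $\nu=0$ and (7) is an equality. Finally $m=N$. $\square$

*Check on $P_3$.* Both 2-forests have sizes $1,2$, so the sum is $3+3=6$, and $6\ge\frac{9}{2}\ge3$. Here $\mu=(\frac12,0,\frac12)$, $\kappa=1$, $\mathrm{Kf}=4$, and Step 3 reads $\frac94\cdot2+\frac32(9-8)=6$.

## Two inequalities between levels $s$ and $s+1$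

Write $\mathcal F_s(G)$ for the set of spanning forests with $s$ components. For a forest with component sizes $c_1,c_2,\dots$ let $p_2=\sum_ic_i^2$, and put
$$X_s=F_s(G),\qquad P_s=\sum_{F\in\mathcal F_s(G)}p_2(F).$$
So $X_1=T(G)$ and $P_1=n^2T(G)$.

Why carry $P_s$ along? The obvious way to compare $X_{s+1}$ with $X_s$ is to count the edges of $G$ that join two components of a forest in $\mathcal F_{s+1}(G)$; there are at most $\sum_{i<j}c_ic_j$. If one then bounds $\sum_{i<j}c_ic_j$ by its largest possible value, too much is lost. For $s=1$ one has $ab\le n^2/4$ and gets $X_2\ge\frac{4(n-1)}{n^2}T$, whereas $K_n$ has $X_2=\frac{(n-1)(n+6)}{2n^2}T$, which is larger as soon as $n\ge3$. The component sizes must be tracked exactly, and Lemma 5 supplies the second relation that does this.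

**Lemma 6.** For $1\le s\le n-1$,
$$\tfrac12(n^2X_{s+1}-P_{s+1})\ \ge\ (n-s)X_s,\tag{8}$$
$$sP_{s+1}-\tfrac12(n^2X_{s+1}-P_{s+1})\ \ge\ \tfrac12(P_s-nX_s),\tag{9}$$
and both are equalities for $G=K_n$.

**Step 1: proof of (8).** For a forest in $\mathcal F_{s+1}$, $n^2-p_2=2\sum_{i<j}c_ic_j$, so the left side is $\sum_{F\in\mathcal F_{s+1}}\sum_{i<j}c_ic_j$. Since $G$ is simple, at most $c_ic_j$ edges of $G$ run between components $i$ and $j$, so the left side is at least the number of pairs $(F,e)$ with $F\in\mathcal F_{s+1}$ and $e\in E$ joining two components of $F$. Setting $F'=F+e$, these pairs correspond bijectively to pairs $(F',e)$ with $F'\in\mathcal F_s$ and $e\in F'$. As $F'$ has $n-s$ edges, there are $(n-s)X_s$ of them. In $K_n$ exactly $c_ic_j$ edges run between two components, so equality holds.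

**Step 2: proof of (9).** The idea is to apply Lemma 5 inside the union of two components. A forest in $\mathcal F_{s+1}$ has $s+1$ components, each lying in $s$ pairs, so $\sum_{i<j}(c_i^2+c_j^2)=s\,p_2$. So the left side of (9) is $\sum_{F\in\mathcal F_{s+1}}\sum_{i<j}(c_i^2-c_ic_j+c_j^2)$. Group the pairs (forest, two of its components) by the union $S$ of the two components. Inside $S$ we see a spanning 2-forest of $G[S]$; outside, a spanning forest of $G-S$ with $s-1$ components. With the conventions $F_0(\emptyset)=1$ and $F_0=0$ for a nonempty vertex set, and $F_r(\emptyset)=0$ for $r\ge1$, the left side equals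
$$\sum_{S\subseteq V}\Bigl[\sum_{\text{2-forests of }G[S]}(a^2-ab+b^2)\Bigr]F_{s-1}(G-S).$$
The bracket is at least $\binom{|S|}2T(G[S])$. For connected $G[S]$ with $|S|\ge2$ this is Lemma 5. If $G[S]$ is disconnected, $T(G[S])=0$ and $a^2-ab+b^2\ge0$. For $|S|=1$ both are $0$, and $S=\emptyset$ contributes nothing on either side. Hence the left side of (9) is at least
$$\sum_S\binom{|S|}2T(G[S])F_{s-1}(G-S)=\sum_{F\in\mathcal F_s}\ \sum_{C\text{ component of }F}\binom{|C|}2=\tfrac12(P_s-nX_s),$$
because a tree on $S$ together with an $(s-1)$-component forest on the rest is the same as a forest in $\mathcal F_s$ with a chosen component. If $G=K_n$, each $G[S]$ is complete and Lemma 5 is an equality throughout. $\square$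

*Check on $K_4$ with $s=2$.* Of the $15$ two-edge forests, $12$ have sizes $3,1$ and $3$ have sizes $2,2$, so $P_2=12\cdot10+3\cdot8=144$. Also $X_3=6$ and $P_3=6\cdot6=36$. Then (8) reads $\frac12(96-36)=30=2\cdot15$, and (9) reads $72-30=42=\frac12(144-60)$.

Now eliminate. Adding $(2s+1)$ times (8) to (9), the terms in $P_{s+1}$ cancel. Adding (8) to (9), the terms in $X_{s+1}$ cancel:
$$sn^2X_{s+1}\ \ge\ \Bigl[(2s+1)(n-s)-\frac n2\Bigr]X_s+\frac12P_s,\tag{10}$$
$$sP_{s+1}\ \ge\ \Bigl(\frac n2-s\Bigr)X_s+\frac12P_s,\tag{11}$$
with equality in both for $K_n$. The bracket in (10) is a concave function of $s$; it equals $\frac{5n}2-3>0$ at $s=1$ and $\frac{3n}2-1>0$ at $s=n-1$, so it is positive for $1\le s\le n-1$.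

## The range $2\le s\le\lfloor n/2\rfloor+1$

Put $\tau=T(G)/T(K_n)$.

**Proposition 7.** Theorem 1 holds for $2\le s\le\lfloor n/2\rfloor+1$.

**Step 1: the start $s=1\to2$, with the gain $N/m$.** The factor $N/m$ is gained once, here. For $s=1$ both (8) and (9) hold with their right sides multiplied by $N/m$. For (9), the right side is $\frac12(n^2-n)T=NT$ and the left side is $\sum(a^2-ab+b^2)$, so this is the first inequality of Lemma 5. For (8), the left side is $\sum ab=T\,\mathrm{Kf}$, and by Fact 4 and the inequality between arithmetic and harmonic means,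
$$\sum ab=T\,n\sum_{i\ge2}\frac1{\lambda_i}\ \ge\ T\,n\cdot\frac{(n-1)^2}{2m}=\frac Nm(n-1)T.\tag{12}$$
Equality in (12) forces all $\lambda_i$, $i\ge2$, to equal some $\lambda>0$. Then $L=\lambda(I-\frac1n\mathbf 1\mathbf 1^\top)$ has all off-diagonal entries nonzero, so $G=K_n$. Forming the same two combinations as before, we get (10) and (11) for $s=1$ with the right sides multiplied by $N/m$. These right sides are then $\frac NmT(G)$ times numbers depending only on $n$, because $X_1=T(G)$ and $P_1=n^2T(G)$; for $K_n$ the relations are equalities. So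
$$X_2(G)\ge\frac Nm\tau X_2(K_n),\qquad P_2(G)\ge\frac Nm\tau P_2(K_n),$$
and the first is strict if $G\ne K_n$, since (12) is then strict and enters with coefficient $3$.

**Step 2: induction on $s$.** Suppose $2\le s\le n/2$ and
$$X_s(G)\ge\frac Nm\tau X_s(K_n),\qquad P_s(G)\ge\frac Nm\tau P_s(K_n).$$
All coefficients on the right of (10) and (11) are nonnegative. So we may insert these lower bounds, and since (10) and (11) are equalities for $K_n$, the result is the same pair of inequalities for $s+1$. If $G\ne K_n$ and the bound for $X_s$ is strict, then the bound for $X_{s+1}$ is strict, because the coefficient of $X_s$ in (10) is positive. Starting from $s=2$ we reach all $s\le\lfloor n/2\rfloor+1$. The bound for $X_s$ is Theorem 1 for that $s$; for $G=K_n$ equality is clear. $\square$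

The argument stops exactly where the coefficient $\frac n2-s$ in (11) becomes negative. From then on a lower bound for $X_s$ says nothing useful about $P_{s+1}$, and $P_{s+1}$ is what (10) needs at the next step. What remains are forests with fewer than $n/2$ edges, and for those there is a direct counting argument.

## Forests with few edges

Let $I_j(G)=F_{n-j}(G)$ be the number of forests with $j$ edges. For $0\le j\le n-2$ consider the following statement.

**Statement $H(j)$.** For every connected simple $G$ on $n$ vertices with $m$ edges,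
$$\frac{I_j(G)}{I_j(K_n)}\ \ge\ \frac Nm\cdot\frac{T(G)}{T(K_n)},$$
with strict inequality if $G\ne K_n$.

This is Theorem 1 for $s=n-j$. Proposition 7 gives $H(j)$ for $\lceil n/2\rceil-1\le j\le n-2$. We prove $H(j)$ for $0\le j\le\lceil n/2\rceil-2$ by downward induction on $j$, assuming $H(j+1)$. Such $j$ exist only if $n\ge3$, and then the first value $j+1=\lceil n/2\rceil-1$ is indeed covered by Proposition 7. They satisfy $n-2j\ge n-2\lceil n/2\rceil+4\ge3$. Let $h=N-m$ be the number of missing edges.

We use one elementary fact.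

**Lemma 8.** In a forest with $t$ edges, at most $\binom{t+1}2$ pairs of vertices lie in a common component.

*Proof.* A component with $c_i$ vertices has $d_i=c_i-1$ edges, $\sum d_i=t$, and the number of pairs is $\sum_i\binom{d_i+1}2$. Since $\binom{a+1}2+\binom{b+1}2=\binom{a+b+1}2-ab$, merging terms never decreases the sum, and after merging all we get $\binom{t+1}2$. $\square$

How should we pass from $j+1$ to $j$? Count in how many ways a $j$-edge forest extends by one edge. In $G$ there are at most $m-j$ ways; in $K_n$, by Lemma 8, at least $N-\binom{j+1}2$. If enough edges are missing, the first number is at most the second, and this suffices. If few edges are missing the comparison breaks down, but then $G$ is close to $K_n$ and we can delete the missing edges one at a time. A spanning tree uses a given edge with probability at least $2/n$, while a $j$-edge forest with $j<n/2$ uses it markedly less often. So a deletion hurts $T$ more than $I_j$.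

**Step 1: many missing edges, $h\ge\binom j2$.** Counting pairs ($(j+1)$-edge forest, one of its edges) in two ways gives
$$(j+1)I_{j+1}(G)\le(m-j)I_j(G),\qquad (j+1)I_{j+1}(K_n)\ge\Bigl(N-\binom{j+1}2\Bigr)I_j(K_n).$$
Here $N-\binom{j+1}2>0$ since $j+1\le n-1$, and $m-j>0$ since $m\ge n-1>j$. As $\binom{j+1}2=\binom j2+j$, the assumption gives $m-j=N-h-j\le N-\binom{j+1}2$. Moreover $I_{j+1}(G)>0$, because $G$ is connected and $j+1\le n-1$. Therefore
$$\frac{I_j(G)}{I_{j+1}(G)}\ \ge\ \frac{j+1}{m-j}\ \ge\ \frac{j+1}{N-\binom{j+1}2}\ \ge\ \frac{I_j(K_n)}{I_{j+1}(K_n)},$$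
that is, $I_j(G)/I_j(K_n)\ge I_{j+1}(G)/I_{j+1}(K_n)$. With $H(j+1)$ this gives $H(j)$ for $G$, strictly if $G\ne K_n$.

**Step 2: few missing edges, $h<\binom j2$; the setup.** Now $j\ge2$. If $h=0$, then $G=K_n$ and equality holds, so let $h\ge1$. Delete the missing edges one at a time: $K_n=G_0\supset G_1\supset\dots\supset G_h=G$. Every $G_i$ contains $G$, so it is connected. Consider one deletion $G_{i+1}=G_i-e$ with $0\le i\le h-1$, and let
$$M=|E(G_i)|=N-i\ \ge\ N-\binom j2+1.$$
Let $P_F$ be the fraction of the $j$-edge forests of $G_i$ that contain $e$, and $P_T$ the fraction of its spanning trees that contain $e$. Then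
$$\frac{I_j(G_{i+1})}{I_j(G_i)}=1-P_F,\qquad\frac{T(G_{i+1})}{T(G_i)}=1-P_T>0.$$

**Step 3: trees use $e$ often.** By Kirchhoff and Rayleigh monotonicity, $P_T=R_e(G_i)\ge R_e(K_n)=2/n$.

**Step 4: forests use $e$ rarely.** The map $F\mapsto F-e$ sends the $j$-edge forests containing $e$ injectively to $(j-1)$-edge forests, so $P_F\le I_{j-1}(G_i)/I_j(G_i)$. By Lemma 8 with $t=j-1$, at most $\binom j2$ edges of $G_i$ have both ends in one component of a given $(j-1)$-edge forest, so this forest extends by at least $A:=M-\binom j2$ edges. Hence $jI_j(G_i)\ge A\,I_{j-1}(G_i)$ and, provided $A>0$, $P_F\le j/A$. To bound $A$ from below: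
$$A\ \ge\ N-2\binom j2+1=\frac{n^2-n-2j^2+2j}2+1=\frac{jn}2+\frac{(n-2j)(n+j-1)}2+1\ \ge\ \frac{jn}2+n.$$
The second equality holds because $(n-2j)(n+j-1)=n^2-jn-n-2j^2+2j$. The last inequality uses $n-2j\ge3$ and $j\ge2$: the middle term is at least $\frac32(n+1)$. In particular $A>0$.

**Step 5: one deletion gains the factor $M/(M-1)$.** From Steps 3 and 4, and from $2A-jn\ge2n$ and $A\le M$,
$$P_T-P_F\ \ge\ \frac2n-\frac jA=\frac{2A-jn}{nA}\ \ge\ \frac2A\ \ge\ \frac2M>\frac1M.$$
Consequently
$$(1-P_F)(M-1)-M(1-P_T)=MP_T-1-(M-1)P_F\ \ge\ M(P_T-P_F)-1>0,$$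
that is,
$$\frac{1-P_F}{1-P_T}>\frac M{M-1}.$$

**Step 6: multiply.** Over the $h$ deletions $M$ runs through $N,N-1,\dots,m+1$, and the product of the factors $M/(M-1)$ telescopes to $N/m$. The left sides multiply to $\frac{I_j(G)}{I_j(K_n)}\big/\frac{T(G)}{T(K_n)}$. So
$$\frac{I_j(G)}{T(G)}>\frac Nm\cdot\frac{I_j(K_n)}{T(K_n)},$$
which is $H(j)$ for $G$, strictly. This completes the downward induction. Together with Proposition 7 it proves Theorem 1, and hence Corollary 2. $\blacksquare$

## Edge weights in $[0,1]$

Theorem 3 follows from Theorem 1 because its two sides are polynomials of degree at most one in each $w_e$.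

**Step 1: average over random graphs.** Put
$$\varphi(w)=\frac{F_s(w)}{F_s(K_n)}-\frac{T(w)}{T(K_n)}.$$
Let $\mathbf G$ be the random graph on $n$ vertices that contains each edge $e$ of $K_n$ independently with probability $w_e$. Each monomial of $\varphi$ is a product of distinct variables, so by independence $\varphi(w)=\mathbb E\,\varphi(\mathbf 1_{\mathbf G})$, where $\mathbf 1_{\mathbf G}$ is the indicator vector of the edge set. For a connected graph $G$, Theorem 1 gives $\varphi(\mathbf 1_G)\ge0$, strictly unless $G=K_n$. For a disconnected graph $T=0$ and $\varphi(\mathbf 1_G)\ge0$. Hence $\varphi(w)\ge0$.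

**Step 2: equality.** If $w\equiv1$, equality holds. Suppose $T(w)>0$ and $w\not\equiv1$. It is enough to find one graph that occurs with positive probability and has $\varphi>0$. The support graph of $w$ (the edges with $w_e>0$) is connected, because $T(w)>0$, and it occurs with positive probability. If it is not $K_n$, it has $\varphi>0$. If it is $K_n$, choose $e$ with $w_e<1$; then $K_n-e$ occurs with positive probability. For $n\ge3$ this graph is connected and different from $K_n$, so $\varphi(\mathbf 1_{K_n-e})>0$. For $n=2$ we have $s=2$ and $\varphi(\mathbf 1_{K_2-e})=1-0>0$. In every case $\varphi(w)>0$. $\square$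

Taking $w=1-\mathbf 1_H$ gives a probabilistic reading.

**Corollary 9.** For every edge set $H\subseteq E(K_n)$ and $2\le s\le n$, a uniform random $s$-component spanning forest of $K_n$ avoids $H$ with probability at least that of a uniform random spanning tree of $K_n$.

Indeed, for this $w$ the quotient $F_s(w)/F_s(K_n)$ is the fraction of $s$-component forests that avoid $H$, and $T(w)/T(K_n)$ is the fraction of trees that avoid $H$.

## The constants $F_s(K_n)/T(K_n)$

The equalities in (10) and (11) for $K_n$ also compute the right side of Theorem 1. Put $c_s=F_s(K_n)/T(K_n)$ and $\pi_s=P_s(K_n)/T(K_n)$. Then $c_1=1$, $\pi_1=n^2$, and for $1\le s\le n-1$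
$$sn^2c_{s+1}=\Bigl[(2s+1)(n-s)-\frac n2\Bigr]c_s+\frac12\pi_s,\qquad s\pi_{s+1}=\Bigl(\frac n2-s\Bigr)c_s+\frac12\pi_s.$$
For $s=1$ this gives $n^2c_2=3(n-1)-\frac n2+\frac{n^2}2=\frac{(n-1)(n+6)}2$ and $\pi_2=\frac n2-1+\frac{n^2}2=\frac{(n-1)(n+2)}2$, so
$$c_2=\frac{(n-1)(n+6)}{2n^2},$$
in agreement with the direct computation from (1). For $n\ge3$ and $s=2$,
$$2n^2c_3=\Bigl(\frac{9n}2-10\Bigr)\frac{(n-1)(n+6)}{2n^2}+\frac{(n-1)(n+2)}4=\frac{n-1}{4n^2}\bigl(n^3+11n^2+34n-120\bigr).$$
Since $n^3+11n^2+34n-120=(n-2)(n^2+13n+60)$, we obtain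
$$c_3=\frac{(n-1)(n-2)(n^2+13n+60)}{8n^4}.$$
For $n=4$ this is $\frac{3\cdot2\cdot128}{8\cdot256}=\frac38$, the entry of $K_4$ in the table.
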